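\title{Matching polytopes of graphs of maximum degree three need not be Ehrhart positive}

\begin{abstract}
We disprove the conjecture that the Ehrhart polynomial of the matching polytope of every finite simple graph has nonnegative coefficients. Infinitely many connected bipartite outerplanar graphs of maximum degree $3$, namely rings or chains of $4$-cycles joined by single edges, are counterexamples, while the conjecture holds for all graphs of maximum degree at most $2$. Nonnegative coefficients would force the derivative of the Ehrhart polynomial at $t=-2$ to grow at most exponentially in the number of edges. We express a sum of such derivatives as the squared $L^2$ norm of a high derivative of an explicit function, and a complex pole of that function rules out exponential growth.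
\end{abstract}

\section{The problem and the results}

Let $G=(V,E)$ be a finite simple graph. A \emph{matching} is a set of edges no two of which share a vertex, and the \emph{matching polytope} $\mathcal M(G)\subset\mathbb R^E$ is the convex hull of the indicator vectors of the matchings of $G$. Its vertices are $0/1$ vectors, so it is a lattice polytope. By Ehrhart's theorem, for every lattice polytope $P\subset\mathbb R^E$ there is a polynomial $i(P,t)$ with $i(P,t)=\#(tP\cap\mathbb Z^E)$ for all integers $t\ge0$, and $P$ is called \emph{Ehrhart positive} if all coefficients of $i(P,t)$ are nonnegative. We write $i_G(t)=i(\mathcal M(G),t)$. Since $\mathcal M(G)$ contains $0$ and all unit vectors, it is full-dimensional; hence $i_G$ has degree $|E|$, its leading coefficient is the volume of $\mathcal M(G)$, and its constant term is $i_G(0)=1$. The question concerns the coefficients in between.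

The simplest graphs suggest that these are positive as well. In a star or a triangle with $n$ edges any two edges meet, so $\mathcal M(G)$ is the standard simplex and $i_G(t)=\binom{t+n}n=\prod_{j=1}^n(1+t/j)$. The paper of Li and Shao \cite{LS} records further evidence: matching polytopes of forests and of even cycles $C_{2m}$, $m\ge2$, are Ehrhart positive; the polynomial $i_{K_{2,n}}(t)=\binom{t+n}{n}^2-n\binom{t+2n-1}{2n}$ has nonnegative coefficients for $n\ge1$; and computations give positive coefficients for $K_{m,n}$ with $1\le m,n\le5$. The problem posed there is the following.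

\begin{quote}
\textbf{Conjecture} (\cite{LS}). \emph{Matching polytopes of finite simple graphs are Ehrhart positive.}
\end{quote}

We show that the conjecture holds up to maximum degree $2$ and fails from maximum degree $3$ on. The counterexamples are assembled from two gadgets, each with four edges and two \emph{terminals} $a,b$. The \emph{square} $\mathsf S$ is a $4$-cycle $a\,a'\,b'\,b$, with edges $ab$, $aa'$, $a'b'$, $b'b$. The \emph{fork pair} $\mathsf F$ consists of two pendant edges at $a$ and two pendant edges at $b$; there is no edge $ab$. For a word $w=(w_1,\dots,w_m)\in\{\mathsf S,\mathsf F\}^m$ with $m\ge2$, take a gadget of type $w_i$ with terminals $a_i,b_i$ for each $i$, and add the \emph{links} $b_ia_{i+1}$, indices modulo $m$. Call the result $G_w$. It is simple because $m\ge2$ (for $m=1$ the link could repeat the edge $a_1b_1$), it has $5m$ edges and maximum degree $3$, and it is bipartite: put the vertices $a_i,b_i'$ and the leaves at $b_i$ in one class.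

If all letters are $\mathsf S$, then $G_w$ is the \emph{ring} $R_m$ of $m$ squares. Otherwise each letter $\mathsf F$ cuts the ring, and every component of $G_w$ is a \emph{chain} $L_r$ with $r\ge0$: a row of $r$ squares joined by bridges, with one further bridge at each end leading to a vertex that carries two pendant edges (Figure~\ref{fig:graphs}). The chain $L_r$ has $5r+5$ edges. Rings and chains are connected, and the drawings show that they are outerplanar: in $R_m$ the edges $a_ib_i$ are noncrossing chords of a Hamiltonian cycle, and in $L_r$ every vertex lies on the outer face.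

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.8]
\draw (-0.7,0.5)--(0,0)--(-0.7,-0.5) (5.7,0.5)--(5,0)--(5.7,-0.5) (0,0)--(5,0);
\draw (1,0)--(1,1)--(2,1)--(2,0) (3,0)--(3,1)--(4,1)--(4,0);
\draw (8,0)--(13,0) (8,0)--(8,1)--(9,1)--(9,0) (10,0)--(10,1)--(11,1)--(11,0) (12,0)--(12,1)--(13,1)--(13,0);
\draw (13,0) .. controls (14,-1.5) and (7,-1.5) .. (8,0);
\foreach \x in {0,1,2,3,4,5,8,9,10,11,12,13} \fill (\x,0) circle (2.5pt);
\foreach \x in {1,2,3,4,8,9,10,11,12,13} \fill (\x,1) circle (2.5pt);
\foreach \x/\y in {-0.7/0.5,-0.7/-0.5,5.7/0.5,5.7/-0.5} \fill (\x,\y) circle (2.5pt);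
\foreach \x/\y in {0/b_1,1/a_2,2/b_2,3/a_3,4/b_3,5/a_1,9/b_1,10/a_2,11/b_2,12/a_3} \node[below] at (\x,0) {$\y$};
\node[above left] at (8,0) {$a_1$};
\node[above right] at (13,0) {$b_3$};
\end{tikzpicture}
\caption{Left: the chain $L_2=G_{\mathsf{FSS}}$, with two squares and a pair of pendant edges at each end. Right: the ring $R_3=G_{\mathsf{SSS}}$ of three squares. Both graphs have $15$ edges.}
\label{fig:graphs}
\end{figure}

\begin{theorem}\label{thm:A}
Infinitely many graphs in $\{R_m:m\ge2\}\cup\{L_r:r\ge1\}$ have matching polytopes that are not Ehrhart positive. In particular, the conjecture is false.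
\end{theorem}

The proof is by contradiction and does not specify which $m$ or $r$ occur. The failure cannot be repaired by adding a fixed component.

\begin{theorem}\label{thm:B}
For every finite simple graph $H$ there is a word $w$ such that $\mathcal M(H\sqcup G_w)$ is not Ehrhart positive. Hence for each $\Delta\ge3$ there are bipartite outerplanar counterexamples of maximum degree exactly $\Delta$.
\end{theorem}

\begin{theorem}\label{thm:C}
If $G$ has maximum degree at most $2$, then $\mathcal M(G)$ is Ehrhart positive.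
\end{theorem}

Three standard facts are used throughout. For a weighting $x$ of the edges, the \emph{load} of a vertex is the sum of $x_e$ over the edges $e$ at that vertex.
\begin{itemize}
\item[(F1)] If $G$ is bipartite, then $\mathcal M(G)$ is the set of $x\ge0$ with all loads at most $1$. Thus $i_G(t)$ counts the weightings $x\colon E\to\mathbb Z_{\ge0}$ with all loads at most $t$.
\item[(F2)] $\mathcal M(G\sqcup G')=\mathcal M(G)\times\mathcal M(G')$, so $i_{G\sqcup G'}=i_G\,i_{G'}$.
\item[(F3)] $i_G(2)\le3^{|E|}$, because $2\mathcal M(G)\subseteq[0,2]^E$.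
\end{itemize}

Section~\ref{sec:model} shows the method on a family of pyramids, where it takes a few lines. Sections~\ref{sec:transfer}--\ref{sec:proofs} carry it out for the graphs $G_w$, and Section~\ref{sec:cycles}, which is independent of them, proves Theorem~\ref{thm:C}.

\section{A model: pyramids over cubes}\label{sec:model}

One can detect a negative coefficient without computing any coefficient. If $f$ has degree $d$ and nonnegative coefficients, then for $a>0$
\begin{equation}\label{eq:test}
|f'(-a)|\le f'(a)\le \tfrac da\,f(a).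
\end{equation}
For the Ehrhart polynomial of a $0/1$ polytope in $\mathbb R^d$ and an integer $a$ we have $f(a)\le(a+1)^d$. So in an Ehrhart positive family the numbers $f'(-a)$ grow at most exponentially in $d$. The derivative matters here. Ehrhart--Macdonald reciprocity states that for a full-dimensional lattice polytope $P\subset\mathbb R^d$ and an integer $a\ge1$, the number $(-1)^di(P,-a)$ counts the lattice points in the interior of $aP$. Hence $|i(P,-a)|\le i(P,a)$ always holds, and values at negative integers reveal nothing.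

Let $\Pi_m=\{(y,x_1,\dots,x_m)\ge0:\ x_i+y\le1\text{ for all }i\}$. This is the pyramid over the cube $[0,1]^m$ with apex $(1,0,\dots,0)$, a $0/1$ polytope. Fixing $y$ in $t\Pi_m$ leaves $t-y+1$ choices for each $x_i$, so the Ehrhart polynomial is $f_m(t)=\sum_{j=1}^{t+1}j^m$, and
\[
\sum_{m\ge0}f_m(t)\frac{z^m}{m!}=\sum_{j=1}^{t+1}e^{jz}=\frac{e^z\,(e^{(t+1)z}-1)}{e^z-1}.
\]
The coefficient of $z^m$ on the right is a polynomial in $t$, so the outer equality holds identically in $t$, and we may differentiate at $t=-1$: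
\[
\sum_{m\ge0}f_m'(-1)\frac{z^m}{m!}=\frac{ze^z}{e^z-1}.
\]
If all but finitely many $\Pi_m$ were Ehrhart positive, \eqref{eq:test} would give $|f_m'(-1)|\le(m+1)(1+2^m)$ for large $m$, and the left side would be an entire function. The right side has a pole at $z=2\pi i$. So infinitely many $\Pi_m$ are not Ehrhart positive.

The argument has three ingredients: the count is a trace, $f_m(t)=\operatorname{tr}\Lambda^m$ with $\Lambda=\operatorname{diag}(1,\dots,t+1)$; a generating function of the traces makes sense at negative $t$; and its $t$-derivative leads to a function with a complex pole. The pyramid itself is not available to us. To obtain it from a graph in this way, we would need $m$ pairwise disjoint edges that all meet one edge, and an edge has only two ends. We therefore collect the $m$ factors one at a time along a ring. Then $\operatorname{tr}\Lambda^m$ becomes $\operatorname{tr}(\Lambda W)^m$, where $W$ passes the state from one gadget to the next, and the gadgets must be chosen so that $W$ remains tractable.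

\section{The transfer matrix}\label{sec:transfer}

Fix an integer $t\ge0$; all matrices are indexed by $\{0,\dots,t\}$. By (F1), which is where we use that $G_w$ is bipartite, $i_{G_w}(t)$ counts weightings with all loads at most $t$. A gadget interacts with the rest of the graph only through the total weights $\alpha,\beta\in\{0,\dots,t\}$ of its own edges at $a$ and $b$. Let $U_{\mathsf S}(\alpha,\beta)$ and $U_{\mathsf F}(\alpha,\beta)$ be the numbers of admissible weightings of a gadget with given $\alpha,\beta$, and put $\mu=\min(\alpha,\beta)$, $\nu=\max(\alpha,\beta)$.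

In the square, choose $x_{ab}=j$ with $0\le j\le\mu$. Then $x_{aa'}=\alpha-j$ and $x_{b'b}=\beta-j$, and the loads at $a',b'$ allow $0\le x_{a'b'}\le t-(\nu-j)$. In the fork pair, $\alpha$ and $\beta$ are each split between two pendant edges, and the loads at the leaves are automatically at most $t$. Thus
\[
U_{\mathsf S}(\alpha,\beta)=\sum_{j=0}^\mu(t+1-\nu+j)=(\mu+1)(t+1-\nu)+\tfrac{\mu(\mu+1)}2,\qquad U_{\mathsf F}(\alpha,\beta)=(\mu+1)(\nu+1).
\]
The fork pair is there for one reason: in the sum the dependence on $\nu$ cancels,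
\[
U(\alpha,\beta):=U_{\mathsf S}(\alpha,\beta)+U_{\mathsf F}(\alpha,\beta)=(\mu+1)(t+2)+\tfrac{\mu(\mu+1)}2=\sum_{x=0}^{\min(\alpha,\beta)}(x+t+2).
\]
A kernel of this form factors through the summation matrix $Z$ with $Z_{\alpha x}=1$ for $x\le\alpha$ and $Z_{\alpha x}=0$ otherwise: we have $U=Z\Lambda Z^T$ with
\[
\Lambda=\operatorname{diag}(x+t+2)_{0\le x\le t}.
\]
The price is that we must sum over all words. For $m\ge2$ set
\[
I_m(t)=\sum_{w\in\{\mathsf S,\mathsf F\}^m}i_{G_w}(t),
\]
a polynomial of degree at most $5m$.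

\begin{proposition}\label{prop:trace}
Let $W=(Z^2)^TZ^2$. For integers $t\ge0$ and $m\ge2$, $I_m(t)=\operatorname{tr}(\Lambda W)^m$.
\end{proposition}

\begin{proof}
Let $\alpha_i,\beta_i$ be the weights of the $i$th gadget at $a_i,b_i$. The weight $y$ of the link $b_ia_{i+1}$ is subject only to $\beta_i+y\le t$ and $y+\alpha_{i+1}\le t$, so it takes $t+1-\max(\beta_i,\alpha_{i+1})$ values. This is the number of indices $\gamma\le t$ with $\gamma\ge\beta_i$ and $\gamma\ge\alpha_{i+1}$, that is, $(Z^TZ)(\beta_i,\alpha_{i+1})$. Summing over all $\alpha_i,\beta_i$ gives $i_{G_w}(t)=\operatorname{tr}\prod_{i=1}^m(U_{w_i}Z^TZ)$, and summing over $w$ gives $I_m(t)=\operatorname{tr}(Z\Lambda Z^TZ^TZ)^m$. Moving the first factor $Z$ cyclically to the end yields $\operatorname{tr}(\Lambda Z^TZ^TZZ)^m$.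
\end{proof}

\begin{example}
For $t=1$ we count matchings. Here
\[
U_{\mathsf S}=\begin{pmatrix}2&1\\1&3\end{pmatrix},\quad U_{\mathsf F}=\begin{pmatrix}1&2\\2&4\end{pmatrix},\quad U=\begin{pmatrix}3&3\\3&7\end{pmatrix},\quad\Lambda W=\begin{pmatrix}3&0\\0&4\end{pmatrix}\begin{pmatrix}5&2\\2&1\end{pmatrix}.
\]
The entries of $U_{\mathsf S}$ add up to the $7$ matchings of a $4$-cycle. The matrix $\Lambda W$ has trace $19$ and determinant $12$, so $I_2(1)=19^2-2\cdot12=337$.
\end{example}

\section{The determinant as a series with polynomial coefficients}\label{sec:det}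

Proposition~\ref{prop:trace} involves matrices of size $t+1$ and means nothing at negative $t$. We need the analogue of the closed form in Section~\ref{sec:model}. The traces are encoded by $\det(I-s\Lambda W)$. The inverse of $Z$ is a first difference, so the inverse of $W$ is a fourth difference with boundary conditions. The determinant thus belongs to a boundary value problem for a linear recurrence, and it reduces to a $2\times2$ determinant of solutions evaluated at the right end. Order by order in $s$, these solutions are polynomials in $x$ and $t$.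

Let $\delta^4k(x)=k(x+2)-4k(x+1)+6k(x)-4k(x-1)+k(x-2)$. Given $k_0\in\{1,\,x+\frac12\}$, we define $k_n\in\mathbb Q[x,t]$ for $n\ge1$ such that
\begin{equation}\label{eq:rec}
\delta^4k_n=(x+t+2)\,k_{n-1},\qquad k_n(x,t)=0\ \text{ for }x\in\{-2,-1,0,1\}.
\end{equation}
To do so, expand $(x+t+2)k_{n-1}=\sum_jc_j(t)\binom xj$ and put $k_n=\sum_jc_j(t)\binom{x+2}{j+4}$. Four applications of Pascal's rule $\binom{y+1}{j+1}-\binom y{j+1}=\binom yj$ give $\delta^4\binom{x+2}{j+4}=\binom xj$, and $\binom{x+2}{j+4}$ vanishes for $x+2\in\{0,1,2,3\}$. Let $u_n$ be the family with $u_0=1$ and $v_n$ the family with $v_0=x+\frac12$, and put $u=\sum_ns^nu_n$, $v=\sum_ns^nv_n$. Since $\delta^4k_0=0$, both $u$ and $v$ solve $\delta^4k=s(x+t+2)k$, and at $x=-2,-1,0,1$ they agree with $1$ and $x+\frac12$. Define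
\[
D(t,s)=u(t+1,t)\,v(t+2,t)-u(t+2,t)\,v(t+1,t)=\sum_{n\ge0}d_n(t)s^n\in\mathbb Q[t][[s]],
\]
where $d_0=(t+\frac52)-(t+\frac32)=1$.

\begin{proposition}\label{prop:det}
For integers $t\ge0$, $\det(I-s\Lambda W)=D(t,s)$.
\end{proposition}

\begin{proof}
Let $\nabla=Z^{-1}$ and $B=\nabla^2(\nabla^2)^T=W^{-1}$. Since $Z$ is unitriangular, $\det W=1$, and $\det(I-s\Lambda W)=\det(B-s\Lambda)$.

\emph{The matrix $B$ is a fourth difference.} We have $(\nabla^2h)(x)=h(x)-2h(x-1)+h(x-2)$ with the convention $h(-1)=h(-2)=0$, and $((\nabla^2)^Tk)(x)=k(x)-2k(x+1)+k(x+2)$ with the convention $k(t+1)=k(t+2)=0$. Extend $k$ to the left linearly: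
\begin{equation}\label{eq:ext}
k(-1)=2k(0)-k(1),\qquad k(-2)=2k(-1)-k(0).
\end{equation}
Then $h(x)=k(x)-2k(x+1)+k(x+2)$ vanishes at $x=-1,-2$, as the first convention requires, and $(Bk)(x)=h(x)-2h(x-1)+h(x-2)=\delta^4k(x)$ for $0\le x\le t$.

\emph{Freeing the right end.} Consider vectors $k=(k(0),\dots,k(t+2))$ over $\mathbb Q[[s]]$, extended by \eqref{eq:ext}, and let $\rho_x=\delta^4k(x)-s(x+t+2)k(x)$. The linear map
\[
\Theta\colon k\mapsto(\rho_0,\dots,\rho_t,\,k(t+1),k(t+2))
\]
has a block upper triangular matrix with diagonal blocks $B-s\Lambda$ and $I_2$. Hence $\det\Theta=\det(B-s\Lambda)$.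

\emph{Solving from the left.} Each $\rho_x$ equals $k(x+2)$ plus a combination of $k(0),\dots,k(x+1)$, so the change of coordinates $k\mapsto(k(0),k(1),\rho_0,\dots,\rho_t)$ is unitriangular. In the new coordinates $\Theta$ has the matrix $\begin{pmatrix}0&I_{t+1}\\Y&*\end{pmatrix}$, where the $2\times2$ matrix $Y$ sends $(k(0),k(1))$ to $(k(t+1),k(t+2))$ when all $\rho_x$ vanish. Moving two columns past $t+1$ columns has sign $+1$, so $\det\Theta=\det Y$. Both $u$ and $v$ satisfy \eqref{eq:ext} and have all $\rho_x=0$, so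
\[
Y\begin{pmatrix}1&1/2\\1&3/2\end{pmatrix}=\begin{pmatrix}u(t+1,t)&v(t+1,t)\\u(t+2,t)&v(t+2,t)\end{pmatrix}.
\]
The matrix of initial values has determinant $1$, and therefore $\det Y=D(t,s)$.
\end{proof}

For $t=0$ the recurrence at $x=0$ gives $u(2,0)=1+2s$ and $v(2,0)=\frac52+s$, so $D(0,s)=\frac52+s-\frac32(1+2s)=1-2s$. This agrees with $\Lambda W=(2)$ and with $I_m(0)=2^m$, the number of words.

Now $t$ may be negative. For $t\in\{-3,-2,-1\}$ both $t+1$ and $t+2$ lie in $\{-2,\dots,1\}$, where $u$ and $v$ are known. The middle value $t=-2$ is the convenient one: the weight $x+t+2$ becomes $x$, and the points $-1,0$ are symmetric about the zero of $v_0$.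

\begin{corollary}\label{cor:deriv}
For $m\ge2$ we have $I_m(-2)=0$ and $I_m'(-2)=-m\,d_m'(-2)$. For $n\ge1$,
\begin{equation}\label{eq:dn}
d_n'(-2)=\tfrac12\bigl(u_n'(-1)+u_n'(0)\bigr)+v_n'(0)-v_n'(-1),
\end{equation}
where $u_n'$ and $v_n'$ are the derivatives in $x$ of $u_n(x,-2)$ and $v_n(x,-2)$.
\end{corollary}

\begin{proof}
For any square matrix $M$, $\log\det(I-sM)=-\sum_{m\ge1}\operatorname{tr}(M^m)s^m/m$. Since $d_0=1$, the series $\log D$ lies in $\mathbb Q[t][[s]]$. By Propositions~\ref{prop:trace} and~\ref{prop:det}, for $m\ge2$ its coefficient of $s^m$ agrees with $-I_m(t)/m$ at all integers $t\ge0$, hence identically. For all $t$,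
\[
u(-1,t)=u(0,t)=1,\qquad v(-1,t)=-\tfrac12,\qquad v(0,t)=\tfrac12 .
\]
Thus $D(-2,s)=\frac12+\frac12=1$, so $\log D$ vanishes at $t=-2$ and $\partial_t\log D=\partial_tD$ there. This gives the first two claims. The four displayed values do not depend on $t$, so in differentiating $u(t+1,t)$ and the other three factors at $t=-2$ only the first argument contributes:
\[
\partial_tD(-2,s)=u'(-1)\cdot\tfrac12+1\cdot v'(0)-u'(0)\cdot(-\tfrac12)-1\cdot v'(-1).
\]
The coefficient of $s^n$ is \eqref{eq:dn}.
\end{proof}

\section{The derivative at $-2$ as a squared norm}\label{sec:integral}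

From now on $t=-2$, so $\delta^4k_n=x\,k_{n-1}$. On generating functions $\delta^4$ acts by multiplication and the factor $x$ by differentiation, so the recurrence can be solved at once. But \eqref{eq:dn} asks for derivatives of $k_n$ in $x$, while a generating function records values at integers. A Mellin transform connects the two.

For a polynomial $f$ let $\widehat f(z)=\sum_{x\ge0}f(x)z^x$ and $\widetilde f(q)=\widehat f(-e^{-q})$. The polynomials $\binom{x+r}r$, $r\ge0$, form a basis and have generating functions $(1-z)^{-r-1}$. So $\widehat f$ is a rational function whose only pole is $z=1$, and $\widetilde f$ is smooth on $\mathbb R$.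

\begin{lemma}\label{lem:mellin}
If $f$ is a polynomial with $f(-1)=f(0)=0$, then
\[
f'(0)=-\int_{\mathbb R}\widetilde f(q)\,dq,\qquad f'(-1)=\int_{\mathbb R}e^{-q}\,\widetilde f(q)\,dq .
\]
\end{lemma}

\begin{proof}
For every polynomial $f$ two identities hold:
\[
\int_0^\infty y^{\sigma-1}\widehat f(-y)\,dy=\frac{\pi f(-\sigma)}{\sin\pi\sigma}\quad(0<\sigma<1),\qquad\widehat f(z)=-\sum_{x\ge1}f(-x)z^{-x}\quad(|z|>1).
\]
By linearity take $f=\binom{x+r}r$. The integral is the beta integral $\Gamma(\sigma)\Gamma(r+1-\sigma)/r!$, which equals $\Gamma(\sigma)\Gamma(1-\sigma)\binom{r-\sigma}r=\frac\pi{\sin\pi\sigma}f(-\sigma)$. For the second identity, $(1-z)^{-r-1}=(-1)^{r+1}\sum_{x\ge r+1}\binom{x-1}rz^{-x}$, while $f(-x)=\binom{r-x}r=(-1)^r\binom{x-1}r$, which vanishes for $1\le x\le r$.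

If $f(0)=0$, then $\widehat f(-y)=O(y)$ at $0$, and if $f(-1)=0$, then $\widehat f(-y)=O(y^{-2})$ at $\infty$. So $(1+y^{-1})|\widehat f(-y)|$ is integrable on $(0,\infty)$ and dominates the integrand for all $\sigma\in(0,1)$. Let $\sigma\to0$ and $\sigma\to1$. The right side tends to $-f'(0)$ and to $f'(-1)$, respectively, and $y=e^{-q}$ turns the limits of the left side into the stated integrals.
\end{proof}

Let $n\ge1$. Multiply $\delta^4k_n=xk_{n-1}$ by $z^x$ and sum over $x\ge0$. Because $k_n$ vanishes at $-2,-1,0,1$, the shifts produce no boundary terms, and $\sum_{x\ge0}k_n(x+j)z^x=z^{-j}\,\widehat k_n(z)$ for $|j|\le2$. Hence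
\[
\frac{(1-z)^4}{z^2}\,\widehat k_n=z\frac d{dz}\widehat k_{n-1}
\]
as power series, and therefore as rational functions. For $z=-e^{-q}$ we have $z\frac d{dz}=-\frac d{dq}$ and $(1-z)^4/z^2=(e^{q/2}+e^{-q/2})^4=16\cosh^4\frac q2$. The natural coordinate absorbs this factor:
\[
\eta(q)=\int_0^q16\cosh^4\tfrac r2\,dr=\sinh2q+8\sinh q+6q,\qquad\partial=\frac d{d\eta}=\frac1{16\cosh^4(q/2)}\,\frac d{dq}.
\]
The function $\eta$ is entire, and on $\mathbb R$ it is an odd increasing bijection with positive derivative. The recurrence becomes $\widetilde k_n=(-\partial)^n\widetilde k_0$. With $\tau=\tanh\frac q2$ and $\varphi=\operatorname{sech}^2\frac q2=1-\tau^2$, the initial functions are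
\[
\widetilde u_0=\frac1{1+e^{-q}}=\frac{1+\tau}2,\qquad\widetilde v_0=\frac{1+z}{2(1-z)^2}=\frac12\cdot\frac{1-e^{-q}}{1+e^{-q}}\cdot\frac1{1+e^{-q}}=\frac{\tau+\tau^2}4 .
\]

We record the decay that justifies the manipulations below. In terms of $\epsilon=e^{-q}$ we have $\tau-1=-2\epsilon/(1+\epsilon)$, $\varphi=4\epsilon/(1+\epsilon)^2$ and $\partial=-\epsilon^3(1+\epsilon)^{-4}\frac d{d\epsilon}$, so each application of $\partial$ raises the order of vanishing at $\epsilon=0$ by at least $2$. Since $\tau$ is odd, $\varphi$ is even and $\partial$ reverses parity, the same bounds hold at $-\infty$: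
\begin{equation}\label{eq:decay}
\partial^n\tau=O(e^{-(2n+1)|q|})\ \ (n\ge1),\qquad\partial^n\varphi=O(e^{-(2n+1)|q|})\ \ (n\ge0).
\end{equation}
As $d\eta=O(e^{2|q|})\,dq$, the product $\partial^i\varphi\,\partial^j\varphi$ is $d\eta$-integrable whenever $i+j\ge1$. Write $\|\cdot\|_\eta$ for the norm of $L^2(\mathbb R,d\eta)$.

\begin{proposition}\label{prop:norm}
For even $n\ge2$, $d_n'(-2)=\dfrac{(-1)^{n/2}}{32}\,\|\partial^{n/2}\varphi\|_\eta^2$, and hence
\[
|I_n'(-2)|=\frac n{32}\,\|\partial^{n/2}\varphi\|_\eta^2 .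
\]
\end{proposition}

\begin{proof}
By \eqref{eq:dn} and Lemma~\ref{lem:mellin}, for $n\ge1$,
\[
d_n'(-2)=-\tfrac12\int(1-e^{-q})\,\widetilde u_n\,dq-\int(1+e^{-q})\,\widetilde v_n\,dq,
\]
with $\widetilde u_n=\frac12(-\partial)^n\tau$ and $\widetilde v_n=\frac14(-\partial)^n\tau-\frac14(-\partial)^n\varphi$. By \eqref{eq:decay} all terms are separately integrable. The coefficient of $(-\partial)^n\tau$ is $-\frac14(1-e^{-q})-\frac14(1+e^{-q})=-\frac12$, so
\[
d_n'(-2)=-\tfrac12\int(-\partial)^n\tau\,dq+\tfrac14\int(1+e^{-q})(-\partial)^n\varphi\,dq .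
\]
Now let $n$ be even. Then $\partial^n\tau$ is odd and the first integral vanishes. Also $\partial^n\varphi$ is even, so $1+e^{-q}$ may be replaced by its even part $1+\cosh q=2\cosh^2\frac q2$. Substituting $dq=d\eta/(16\cosh^4\frac q2)$ turns the weight $\cosh^2\frac q2$ into $\varphi/16$:
\[
d_n'(-2)=\tfrac12\int\cosh^2\tfrac q2\;\partial^n\varphi\,dq=\frac1{32}\int_{\mathbb R}\varphi\,\partial^n\varphi\,d\eta .
\]
Integrate by parts $n/2$ times; the boundary terms $\partial^i\varphi\,\partial^j\varphi$ vanish by \eqref{eq:decay}. The last claim follows from Corollary~\ref{cor:deriv}.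
\end{proof}

\begin{example}
Take $n=2$. Since $d\varphi/dq=-\varphi\tau$ and $d\tau=\frac12\varphi\,dq$,
\[
\|\partial\varphi\|_\eta^2=\int\frac{\varphi^4\tau^2}{16}\,dq=\frac18\int_{-1}^1(1-\tau^2)^3\tau^2\,d\tau=\frac14\Bigl(\frac13-\frac35+\frac37-\frac19\Bigr)=\frac4{315},
\]
so $d_2'(-2)=-\frac1{2520}$ and $I_2'(-2)=\frac1{1260}$. The same value comes from \eqref{eq:dn} directly. Let $B_j=\binom{x+2}j=\binom xj+2\binom x{j-1}+\binom x{j-2}$ and use $x\binom xj=(j+1)\binom x{j+1}+j\binom xj$. Then $u_1=B_5$, $v_1=2B_6+\frac32B_5$, and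
\[
u_2=6B_{10}+15B_9+12B_8+3B_7,\qquad v_2=14B_{11}+45B_{10}+\tfrac{105}2B_9+26B_8+\tfrac92B_7 .
\]
From the product form of $B_j$, $B_j'(-1)=\frac{(-1)^j}{j(j-1)}$ and $B_j'(0)=\frac{2(-1)^{j-1}}{j(j-1)(j-2)}$. The $u$-part of \eqref{eq:dn} is $\frac12\bigl(\frac1{20}-\frac{25}{168}+\frac17-\frac3{70}\bigr)=\frac1{1680}$, the $v$-part is $\frac7{45}-\frac58+\frac{15}{16}-\frac{13}{21}+\frac3{20}=-\frac1{1008}$, and their sum is $-\frac1{2520}$.
\end{example}

For even $n$ the integral is a squared norm, so no cancellation can hide the size of $\partial^{n/2}\varphi$. As in the model, a pole now excludes exponential growth. It sits at $q=i\pi$, that is, at the pole $z=1$ of the generating functions.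

\begin{lemma}\label{lem:growth}
There are no constants $A,B>0$ with $|I_n'(-2)|\le AB^n$ for all even $n\ge2$.
\end{lemma}

\begin{proof}
Suppose such constants exist. Proposition~\ref{prop:norm} with $n=2j$ gives $\|\partial^j\varphi\|_\eta^2\le16AB^{2j}$ for $j\ge1$. The function $\psi=\partial^j\varphi$ tends to $0$ at $-\infty$, so at every point $\eta_0$
\[
\psi(\eta_0)^2=2\int_{-\infty}^{\eta_0}\psi\,\partial\psi\,d\eta\le2\,\|\psi\|_\eta\,\|\partial\psi\|_\eta\le32AB^{2j+1}.
\]
Regard $\varphi$ as a smooth function of $\eta\in\mathbb R$. Its $j$th derivative is bounded on $\mathbb R$ by a constant times $B^j$. Hence its Taylor series at $\eta=0$ defines an entire function $\Psi$, and the Lagrange remainder tends to $0$ at every real $\eta$. Thus $\cosh^2(\frac q2)\,\Psi(\eta(q))=1$ for real $q$. The left side is entire in $q$, so by the identity theorem the equation holds on $\mathbb C$. At $q=i\pi$ the left side is $0$, a contradiction.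
\end{proof}

\section{Proofs of Theorems~\ref{thm:A} and~\ref{thm:B}}\label{sec:proofs}

Lemma~\ref{lem:growth} concerns a sum of products of Ehrhart polynomials, finitely many of which may have negative coefficients. A norm handles this. For $f=\sum_jc_jt^j$ put $\|f\|=\sum_j|c_j|2^j$. Then $\|f+g\|\le\|f\|+\|g\|$ and $\|fg\|\le\|f\|\,\|g\|$; if all $c_j\ge0$ then $\|f\|=f(2)$; and for $\ell\ge1$
\begin{equation}\label{eq:norm}
|f^{(\ell)}(-2)|\le\sum_jj^\ell|c_j|2^{j-\ell}\le(\deg f)^\ell\,\|f\| .
\end{equation}

\begin{proof}[Proof of Theorem~\ref{thm:A}]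
Let $\mathcal F=\{R_m:m\ge2\}\cup\{L_r:r\ge0\}$, and suppose that $i_G$ has nonnegative coefficients for all but finitely many $G\in\mathcal F$. For these $G$, (F3) gives $\|i_G\|=i_G(2)\le3^{|E(G)|}$. Enlarging the base to cover the exceptions, we find $\kappa\ge3$ with $\|i_G\|\le\kappa^{|E(G)|}$ for all $G\in\mathcal F$. Each $G_w$ is a disjoint union of members of $\mathcal F$ with $5m$ edges in total, so $\|i_{G_w}\|\le\kappa^{5m}$ by (F2), and $\|I_m\|\le(2\kappa^5)^m$. By \eqref{eq:norm}, $|I_m'(-2)|\le5m(2\kappa^5)^m$ for all $m\ge2$, contradicting Lemma~\ref{lem:growth}. So infinitely many members of $\mathcal F$ fail to be Ehrhart positive, and this remains true after discarding the single graph $L_0$.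
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:B}]
Suppose that $i_{H\sqcup G_w}=i_H\,i_{G_w}$ has nonnegative coefficients for all words $w$. Then so does $J_m=i_HI_m$ for every $m\ge2$. The factor $i_H$ may vanish at $-2$ and kill the first derivative, so we differentiate further. Let $r\ge0$ be the order of vanishing of $i_H$ at $-2$, which is finite as $i_H(0)=1$. In the Leibniz expansion of $J_m^{(r+1)}(-2)$, the terms containing $i_H^{(j)}(-2)$ with $j<r$ vanish, and the term with $j=r+1$ vanishes because $I_m(-2)=0$. Hence $J_m^{(r+1)}(-2)=(r+1)\,i_H^{(r)}(-2)\,I_m'(-2)$ with $i_H^{(r)}(-2)\ne0$. By \eqref{eq:norm} and (F3),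
\[
|J_m^{(r+1)}(-2)|\le(|E(H)|+5m)^{r+1}J_m(2)\le(|E(H)|+5m)^{r+1}\,3^{|E(H)|}\,(2\cdot3^5)^m .
\]
This bounds $|I_m'(-2)|$ exponentially in $m$, contradicting Lemma~\ref{lem:growth}. For the last statement take $H=K_{1,\Delta}$; then $H\sqcup G_w$ is bipartite and outerplanar of maximum degree $\Delta$.
\end{proof}

\begin{remark}
Only connected $G_w$ contribute to $I_m'(-2)$. An interior lattice point of $2\mathcal M(G)$ has all coordinates at least $1$ and all loads at most $1$, which is impossible at a vertex of degree $3$. By reciprocity, $i_G(-2)=0$ for every ring and chain $G$. A word with $j\ge1$ letters $\mathsf F$ gives $j$ components, so $i_{G_w}'(-2)=0$ for $j\ge2$, and $I_m'(-2)=i_{R_m}'(-2)+m\,i_{L_{m-1}}'(-2)$. The method does not separate these two terms.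
\end{remark}

\section{Cycles: proof of Theorem~\ref{thm:C}}\label{sec:cycles}

A graph of maximum degree at most $2$ is a disjoint union of paths and cycles. By (F2) and the results on forests and even cycles quoted from \cite{LS}, it remains to treat $C_n$ for odd $n\ge3$. Now (F1) fails, and $i_{C_n}$ arises as a difference of two counts. We compute both and compare them coefficient by coefficient.

\subsection*{Two counts}
Edmonds' theorem states that $\mathcal M(G)$ is the set of $x\ge0$ with all loads at most $1$ and $\sum_{e\subseteq X}x_e\le\frac{|X|-1}2$ for every vertex set $X$ of odd size. A proper subset $X$ of $V(C_n)$ induces a forest. By (F1) the restriction of $x$ to this forest is a convex combination of matchings, each with at most $\frac{|X|-1}2$ edges, so the inequality for $X$ follows from the load constraints. With the edges numbered cyclically,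
\[
\mathcal M(C_n)=\Bigl\{x\ge0:\ x_i+x_{i+1}\le1\text{ for all }i,\ \ \textstyle\sum_ix_i\le\frac{n-1}2\Bigr\}.
\]
The points $x\in\mathbb Z_{\ge0}^n$ with $x_i+x_{i+1}\le t$ number $\operatorname{tr}A^n$, where $A_{xy}=1$ if $x+y\le t$ and $A_{xy}=0$ otherwise, $0\le x,y\le t$. We must remove those with $\sum x_i\ge\frac{(n-1)t}2+1$. The slacks $z_i=t-x_i-x_{i+1}\ge0$ satisfy $\sum z_i=nt-2\sum x_i$, so for a removed point $\sum z_i\le t-2$ and $\sum z_i\equiv t\pmod2$. Conversely, since $n$ is odd, the equations $x_i+x_{i+1}=t-z_i$ have the unique solution $2x_i=t-(z_i-z_{i+1}+\dots+z_{i+n-1})$. For $z$ as above the alternating sum is at most $t-2$ and has the parity of $t$, so each $x_i$ is a positive integer. Counting $z$ by $\sum z_i=t-2j$ gives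
\begin{equation}\label{eq:cyc}
i_{C_n}(t)=\operatorname{tr}A^n-\sum_{1\le j\le t/2}\binom{t-2j+n-1}{n-1}.
\end{equation}

\begin{lemma}\label{lem:trace}
Let $\theta=\arcsin\frac s2$ and $F(t,s)=(t+\frac32)\sec((2t+3)\theta)\sec\theta$. For odd $n$ and integers $t\ge0$, $\operatorname{tr}A^n=\frac12c_n(t)+2^{-n-1}(-1)^t$, where $c_n=[s^{n-1}]F$ is a polynomial in $t$.
\end{lemma}

\begin{proof}
Let $N=2t+3$ and $\theta_k=\frac{(2k+1)\pi}{2N}$, so that $\cos N\theta_k=0$ and $\sin N\theta_k=(-1)^k$. Then
\[
\sum_{y=0}^{t-x}\cos(2y+1)\theta_k=\frac{\sin(N\theta_k-(2x+1)\theta_k)}{2\sin\theta_k}=\frac{(-1)^k}{2\sin\theta_k}\cos(2x+1)\theta_k .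
\]
For $0\le k\le t$ we have $0<\theta_k<\frac\pi2$, so the vectors $(\cos(2x+1)\theta_k)_x$ are nonzero eigenvectors of $A$ with $t+1$ distinct eigenvalues, and $\operatorname{tr}A^n=2^{-n}\sum_{k=0}^t(-1)^k\csc^n\theta_k$. Let $Q=\sum_{k=0}^{N-1}(-1)^k\csc^n\theta_k$. The map $k\mapsto N-1-k$ sends $\theta_k$ to $\pi-\theta_k$, preserves the parity of $k$, and fixes $k=t+1$, where $\theta_k=\frac\pi2$. Hence $Q=2^{n+1}\operatorname{tr}A^n-(-1)^t$.

The function $g(\theta)=N\csc^n\theta\sec N\theta$ is $\pi$-periodic because $n$ and $N$ are odd, and it tends to $0$ uniformly as $\operatorname{Im}\theta\to\pm\infty$. In the strip $-\varepsilon<\operatorname{Re}\theta<\pi-\varepsilon$ with $0<\varepsilon<\frac\pi{2N}$ its poles are $0$ and $\theta_0,\dots,\theta_{N-1}$, and the residue at $\theta_k$ is $-(-1)^k\csc^n\theta_k$. On a tall rectangle filling the strip the vertical sides cancel, so the residues sum to $0$ and $Q=\operatorname{Res}_{\theta=0}g$. The residue of $g\,d\theta$ is unchanged under $s=2\sin\theta$, $d\theta=\frac12\sec\theta\,ds$,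 which gives $Q=2^n[s^{n-1}]F$. Expanding $\sec N\theta$ in powers of $N\theta$ shows that $c_n$ is a polynomial in $t$.
\end{proof}

Write $b_k=\binom{t+k}k$. Including the term $j=0$, which is $b_{n-1}$, the sum in \eqref{eq:cyc} is the coefficient of $\xi^t$ in $(1-\xi)^{-n}(1-\xi^2)^{-1}$. Applying $2=(1+\xi)+(1-\xi)$ repeatedly,
\[
\frac1{(1-\xi)^{n+1}(1+\xi)}=\sum_{j=0}^n\frac{2^{-j-1}}{(1-\xi)^{n+1-j}}+\frac{2^{-n-1}}{1+\xi}.
\]
The terms $2^{-n-1}(-1)^t$ of the two counts cancel, and
\begin{equation}\label{eq:cyc2}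
i_{C_n}=\tfrac12c_n-\tfrac12b_n+\tfrac34b_{n-1}-\sum_{j=2}^n2^{-j-1}b_{n-j}.
\end{equation}
For $n=3$, $c_3=\frac N2\cdot\frac{N^2+1}8=\frac12t^3+\frac94t^2+\frac72t+\frac{15}8$, and \eqref{eq:cyc2} gives $\frac16t^3+t^2+\frac{11}6t+1=b_3$, as it must for the triangle.

\subsection*{Reduction to an inequality between series}
For $f,g\in\mathbb R[t][[s]]$ write $f\succeq g$ if every coefficient of $t^is^j$ in $f-g$ is nonnegative. Such relations may be added; if $f\succeq g\succeq0$ and $f_1\succeq g_1\succeq0$, then $ff_1\succeq gg_1$; and if $h\succeq h_1\succeq0$ are power series in one variable and $f\succeq g\succeq0$ are divisible by $s$, then $h(f)\succeq h_1(g)$. We use that $\arcsin y\succeq y$ (the derivative is $(1-y^2)^{-1/2}\succeq1$), that $\tan y\succeq y$ and $\sec y\succeq0$ (induction on $\tan'=1+\tan^2$, $\sec'=\sec\tan$), and that $\sec y\succeq\cosh y$ (from $\sec''=\sec+2\sec\tan^2\succeq\sec$, all even derivatives of $\sec$ at $0$ are at least $1$).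

Since $b_{k+1}=b_k(1+\frac t{k+1})\succeq b_k$ and $\sum_{j\ge2}2^{-j-1}=\frac14$, equation \eqref{eq:cyc2} gives $i_{C_n}\succeq\frac12(c_n-b_n)+\frac12b_{n-1}$. It suffices to prove $c_n\succeq b_n$ for odd $n$. As $F$ is even in $s$, this means $F\succeq T$, where
\[
T=\sum_{n\text{ odd}}b_ns^{n-1}=\frac{(1-s)^{-t-1}-(1+s)^{-t-1}}{2s}.
\]
Let $\alpha=\operatorname{artanh}s$ and $\beta=-\frac12\log(1-s^2)$, so that $-\log(1\mp s)=\beta\pm\alpha$ and $T=e^{(t+1)\beta}\sinh((t+1)\alpha)/s$. Since $e^\beta=\cosh\alpha=(1-s^2)^{-1/2}$ and $\sinh\alpha=s\cosh\alpha$,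
\begin{equation}\label{eq:T}
T=\frac{e^{t\beta}}{1-s^2}\Bigl[\frac{\sinh t\alpha}s+\cosh t\alpha\Bigr].
\end{equation}
The plan is to extract the same prefactor from $F$. The addition formula separates the part depending on $t$:
\[
F=(t+\tfrac32)\,\frac{\sec\theta\sec3\theta\,\sec2t\theta}{1-\tan3\theta\tan2t\theta}.
\]
From $\cos3\theta=\cos\theta\,(1-s^2)$ and $\sin3\theta=\sin\theta\,(3-s^2)$ we get
\[
\sec\theta\sec3\theta=\frac1{(1-\frac{s^2}4)(1-s^2)}\succeq\frac1{1-s^2},\qquad\tan3\theta=\tan\theta\Bigl(1+\frac2{1-s^2}\Bigr)\succeq\frac s2+\frac s{1-s^2},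
\]
using $\tan\theta=\frac s2(1-\frac{s^2}4)^{-1/2}\succeq\frac s2$. Also $2\theta\succeq s$, so $\sec2t\theta\succeq\sec ts$ and $\tan2t\theta\succeq ts$. Therefore $\tan3\theta\tan2t\theta\succeq t\bigl(\frac32s^2+\sum_{j\ge2}s^{2j}\bigr)=t(\beta+\gamma)$, where $\beta=\sum_{j\ge1}\frac{s^{2j}}{2j}$ and
\[
\gamma=s^2+\sum_{j\ge2}\Bigl(1-\frac1{2j}\Bigr)s^{2j}.
\]
Finally $\frac1{1-t\beta-t\gamma}=\sum_{i,l}\binom{i+l}i(t\beta)^i(t\gamma)^l\succeq\frac{e^{t\beta}}{1-t\gamma}$, because $\binom{i+l}i\ge\frac1{i!}$. With $\sec ts\succeq\cosh ts$ we obtain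
\[
F\succeq\frac{e^{t\beta}}{1-s^2}\cdot(t+\tfrac32)\frac{\cosh ts}{1-t\gamma}.
\]
In view of \eqref{eq:T}, the next lemma gives $F\succeq T$ and completes the proof of Theorem~\ref{thm:C}.

\begin{lemma}\label{lem:hyp}
$\displaystyle\frac{\sinh t\alpha}s+\cosh t\alpha\preceq(t+\tfrac32)\,\frac{\cosh ts}{1-t\gamma}$.
\end{lemma}

\begin{proof}
Write $\alpha=s+\rho$ with $\rho=\sum_{j\ge1}\frac{s^{2j+1}}{2j+1}$; the point is that $\rho$ is small compared with $\gamma$. Compare coefficients of $s^{2j}$. In $\gamma$ it is at least $\frac34$ for $j\ge1$, so in $\gamma^2$ it is at least $\frac9{16}(j-1)$ for $j\ge2$. In $\rho/s$ it is $\frac1{2j+1}\le\frac13$ for $j\ge1$; in $s\rho$ it is $\frac1{2j-1}\le\frac13$ for $j\ge2$; in $\rho^2$ it is a sum of $j-2$ products, each at most $\frac19$, for $j\ge3$; and all other coefficients of these three series vanish. Hence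
\[
\rho/s\preceq\gamma,\qquad s\rho\preceq\gamma^2,\qquad\rho^2\preceq\gamma^2 .
\]
Let $\sigma(y)=\sinh(y)/y$. Both $\cosh y$ and $\sigma(y)$ are series in $y^2$ with nonnegative coefficients, so $\cosh t\rho\preceq\cosh t\gamma$ and $\sigma(t\rho)\preceq\sigma(t\gamma)$; moreover $\sigma(ts)\preceq\cosh ts$. The addition formulas give
\begin{align*}
\cosh t\alpha&=\cosh ts\cosh t\rho+\sigma(ts)\,\sigma(t\rho)\,t^2s\rho\preceq\cosh ts\,\bigl[\cosh t\gamma+t\gamma\sinh t\gamma\bigr],\\
\frac{\sinh t\alpha}s&=t\,\sigma(ts)\cosh t\rho+\cosh ts\;\sigma(t\rho)\,t\,\frac\rho s\preceq\cosh ts\,\bigl[t\cosh t\gamma+\sinh t\gamma\bigr].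
\end{align*}
Now $\cosh y\preceq\frac1{1-y}$. In $\cosh y+y\sinh y+\sinh y$ the coefficient of $y^{2i}$ is $\frac{1+2i}{(2i)!}\le\frac32$, with equality at $i=1$, and that of $y^{2i+1}$ is $\frac1{(2i+1)!}\le1$; so this series is $\preceq\frac32\cdot\frac1{1-y}$. Put $y=t\gamma$ and add the two lines.
\end{proof}

\begin{remark}
For even $n$ nothing is removed, and the proof of Lemma~\ref{lem:trace} with $N\csc^n\theta\tan N\theta$ in place of $g$ gives $i_{C_n}=\frac12[s^{n-1}](t+\frac32)\tan((2t+3)\theta)\sec\theta-2^{-n-1}$. The series is $\succeq0$ and the constant term is $i_{C_n}(0)=1$, which recovers the positivity for even cycles. These formulas also show why the obstruction of Lemma~\ref{lem:growth} is absent in degree $2$: the generating functions are analytic in $(t,s)$ near every point $(t_0,0)$, so by Cauchy's estimates the $t$-derivatives of their coefficients grow at most exponentially. For the graphs $G_w$, the vertices of degree $3$ produce the nonconstant weight $x+t+2$, which at $t=-2$ becomes the derivation $z\frac d{dz}$,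 and iterating it destroys this analyticity.
\end{remark}

\begin{thebibliography}{1}
\bibitem{LS} Yao Li and Sihong Shao, \emph{Series-parallel extensions and Ehrhart positivity}, arXiv:2610.03122 (2026).
\end{thebibliography}
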